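\title{Regular graphs with a vertex cut of size $2t$:\\ the smallest second eigenvalue}

\begin{abstract}
Let $\lambda_2^{\min}(r,t)$ be the smallest value of the second largest adjacency eigenvalue of a connected $r$-regular graph with vertex connectivity at most $2t$. For $r>2t^2$ and $t\mid(r+1)$, Wang and Zhou proved an upper bound $\lambda_2^{\min}(r,t)\le\rho^*(r,t)$ and conjectured that it is sharp for large $r$. We show that the inequality is strict for every $t\ge2$: for every odd $r\ge9$ if $t=2$, and for all large $r$ with $t\mid(r+1)$ if $t\ge3$. We also determine $\lambda_2^{\min}(r,t)$ exactly for all large $r$ with $t\mid(r+1)$ and for all large even $r$. The lower bounds come from a reduction to graphs made of two almost complete halves joined through an independent set, an expansion of the second eigenvalue in powers of $1/r$, and a final exact comparison in which an eigenvector is transplanted from the extremal graph.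
\end{abstract}

\section{The problem and the results}\label{sec:intro}

All graphs are finite and simple. For a graph $G$ we write $\mathcal A$ for its adjacency matrix, $\lambda_1(G)\ge\lambda_2(G)\ge\cdots$ for the eigenvalues of $\mathcal A$, and $\kappa(G)$ for the vertex connectivity, the least number of vertices whose removal disconnects $G$ (with $\kappa(K_N)=N-1$). If $G$ is connected and $r$-regular, then $\lambda_1(G)=r$, and the spectral gap $r-\lambda_2(G)$ measures how strongly the edges of $G$ force a function on the vertices to be nearly constant. A small vertex cut is a bottleneck, so it keeps the gap small. We ask how large the gap can be in spite of such a cut. For integers $t\ge2$ and $r>2t^2$ let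
\[
\lambda_2^{\min}(r,t)=\min\{\lambda_2(G): G \text{ a connected $r$-regular graph with } \kappa(G)\le 2t\}.
\]
Throughout the paper
\[
n=r+1-t,\qquad n_1=r+1-t^2=n-t(t-1),
\]
and $r$ is called \emph{admissible} if $r>2t^2$ and $t\mid(r+1)$.

\subsection{What a good graph looks like}\label{sub:shape}

Suppose that a set $S$ of $2t$ vertices separates two sets $A$ and $B$ of the same size $a$. At most $2tr$ edges leave $S$. The vector $u=\mathbf 1_A-\mathbf 1_B$ is orthogonal to the all-one vector, and $u^\top\mathcal Au=2ar-e(S,A\cup B)\ge 2ar-2tr$. Hence $\lambda_2(G)\ge r-tr/a$, and to make $\lambda_2$ small the sides should be small.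

They cannot be very small. A vertex of $A$ has at most $a-1$ neighbors in $A$ and at most $2t$ in $S$, so $a\ge r+1-2t$, and it has at least $r+1-a$ neighbors in $S$. One of the two sides receives at most $tr$ edges from $S$, so $a(r+1-a)\le tr$. The left side decreases in $a$ on our range, and at $a=r-t$ it equals $(r-t)(t+1)>tr$. Thus $a\ge n$. For $a=n$ there is a little room: if each side receives $tr$ edges, then $tr-tn=t(t-1)$ of them are in excess of what a complete graph $K_n$ could absorb, so $t(t-1)/2$ edges of $K_n$ must be missing. The bound becomes $\lambda_2\ge r-t-t(t-1)/n$. One therefore expects $\lambda_2^{\min}(r,t)$ to lie slightly below $r-t$, and the extremal graph to be decided by terms of lower order.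

\subsection{The conjecture}\label{sub:conj}

The most symmetric graphs of this shape are the following. Let $r$ be admissible, $0\le k_1\le t$ and $1\le k_2\le t$. Let $A=A_1\sqcup A_2$ with $|A_1|=n_1$, $|A_2|=t(t-1)$ induce $K_n$ minus a perfect matching of $A_2$. Let $S=S^+\sqcup S^-$ be independent with $|S^\pm|=t$. Give each vertex of $A_1$ exactly $t-k_1$ neighbors in $S^+$ and $k_1$ in $S^-$, and each vertex of $A_2$ exactly $t+1-k_2$ neighbors in $S^+$ and $k_2$ in $S^-$, spread evenly over $S^+$ and over $S^-$; this is possible because $t$ divides $n_1$ and $t(t-1)$ (see (F6) below). Let $B=B_1\sqcup B_2$ be a mirror copy of $A$ with $S^+$ and $S^-$ exchanged. In this graph $G(k_1,k_2)$ the vertices of $A\cup B$ have degree $r$, we have $e(A,S)=tn_1+(t+1)t(t-1)=tr$, and a vertex of $S$ has degree $(e(A,S^+)+e(A,S^-))/t=r$. Consider vectors with values $x_1,x_2,s$ on $A_1,A_2,S^+$ and the opposite values on $B_1,B_2,S^-$. Counting neighbors with signs shows that $\mathcal A$ acts on $(x_1,x_2,s)$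 by the matrix
\[
M(\alpha,\beta)=\begin{pmatrix} r-t^2 & t^2-t & \alpha\\ r-t^2+1 & t^2-t-2 & \beta\\ \frac{r-t^2+1}{t}\alpha & (t-1)\beta & 0\end{pmatrix},\qquad \alpha=t-2k_1,\quad \beta=t+1-2k_2 .
\]
With $P=\mathrm{diag}(n_1,t(t-1),t)$ the product $PM(\alpha,\beta)$ is symmetric for all real $\alpha,\beta$, so $M(\alpha,\beta)$ is similar to the symmetric matrix $P^{1/2}MP^{-1/2}$ and has real eigenvalues. Define
\[
\rho^*(r,t)=\min\bigl\{\lambda_{\max}\bigl(M(t-2k_1,\,t+1-2k_2)\bigr): k_1,k_2\in\mathbb Z,\ 0\le k_1\le t,\ 1\le k_2\le t\bigr\}.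
\]
Wang and Zhou \cite{WZ} proved that $\lambda_2^{\min}(r,t)\le\rho^*(r,t)$ for admissible $r$: they associate a connected $r$-regular graph $G^*_{r,t}$ with each pair $(k_1,k_2)$, and for a minimizing pair this graph has $\kappa(G^*_{r,t})=2t$ and $\lambda_2(G^*_{r,t})=\rho^*(r,t)$. They posed the following.

\medskip
\noindent\textbf{Conjecture} (\cite{WZ}). \emph{For every $t\ge2$ there is an integer $R(t)>2t^2$ such that $\lambda_2^{\min}(r,t)=\rho^*(r,t)$ for every $r\ge R(t)$ with $t\mid(r+1)$.}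
\medskip

From \cite{WZ} we use only the definition of $\rho^*$.

\subsection{Results}

\begin{theorem}\label{thm:two}
For every odd $r\ge9$ we have $\lambda_2^{\min}(r,2)<\rho^*(r,2)$. Hence the Conjecture is false.
\end{theorem}

\begin{theorem}\label{thm:three}
For every $t\ge3$ and all sufficiently large $r$ with $t\mid(r+1)$ we have $\lambda_2^{\min}(r,t)<\rho^*(r,t)$. For odd $t$, moreover, $\rho^*(r,t)-\lambda_2^{\min}(r,t)\ge\frac1t-O_t(1/r)$.
\end{theorem}

\begin{theorem}\label{thm:exact}
For every $t\ge2$ there is $R(t)$ such that the following holds for all $r\ge R(t)$.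
\begin{itemize}
\item[(a)] If $r$ is even (no divisibility is needed), then
\[
\lambda_2^{\min}(r,t)=\rho_0:=\tfrac12\Bigl(r-t-2+\sqrt{(r-t+2)^2-4t(t-1)}\Bigr).
\]
\item[(b)] If $r$ is odd, $t\mid(r+1)$ and $t\ge3$, then $\lambda_2^{\min}(r,t)$ is the largest real root of $\psi(\lambda)=1$, where
\[
\psi(\lambda)=\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}+\frac{t\,b^2}{\lambda-c},\quad b=\frac{(t-1)^2}{\lambda+2}-\frac{t(t-2)}{\lambda+1},\quad c=\frac{(t-1)^3}{\lambda+2}+\frac{Q_1}{t(\lambda+1)},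
\]
with $Q_1=2t^2(t-2)$ for even $t$ and $Q_1=n_1$ for odd $t$.
\item[(c)] If $t=2$ and $r$ is odd, then $\lambda_2^{\min}(r,2)$ is the largest root $\gamma$ of
\[
g(\lambda)=\lambda^3-(r-6)\lambda^2-(4r-13)\lambda-3r+8,
\]
and $\rho^*(r,2)-\gamma=(4+o(1))r^{-3}$.
\end{itemize}
\end{theorem}

The three cases cover every large admissible $r$; for $t=2$ the admissible $r$ are exactly the odd $r\ge9$.

\subsection{Why the symmetric graphs lose}

For $i\in S$ let $\delta_i$ be the number of neighbors of $i$ in $A$ minus the number in $B$. If the test vector $u$ is given the value $s$ instead of $0$ at $i$, then $u^\top(\mathcal A-\lambda)u$ changes by $2\delta_is-\lambda s^2$, which is $\delta_i^2/\lambda$ for the best $s$. So imbalance at $S$ raises $\lambda_2$, and the $\delta_i$ should be as small as parity allows: $0$ for even $r$ and $\pm1$ for odd $r$. In $G(k_1,k_2)$ we have $\delta_i=\pm\Delta$ on $S^\pm$, where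
\begin{equation}\label{eq:Delta}
\Delta=\frac{n_1}{t}\alpha+(t-1)\beta .
\end{equation}
If $\alpha\ne0$, which cannot be avoided for odd $t$, then $|\Delta|$ is of order $r$. If $t$ is even and $\alpha=0$, then $\beta$ is odd and $|\Delta|\ge t-1$. So for $t\ge3$ one gains by letting the vertices of $A_1$ attach to $S$ in two different ways (Sections \ref{sec:constr} and \ref{sec:thm2}). For $t=2$ the graph $G(1,1)$ already has $\Delta=1$. It loses at the next order, by only about $4r^{-3}$, to a graph that gives up the symmetry between $A$ and $B$ (Section \ref{sec:two}).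

The lower bounds in Theorem \ref{thm:exact} take three steps. Section \ref{sec:reduction} shows that a graph that does at least as well as our constructions has the shape found in Section \ref{sub:shape}. Section \ref{sec:expansion} gives a criterion that compares two graphs of this shape through the first terms of an expansion in $1/r$. Section \ref{sec:exact} applies the criterion twice and settles the remaining graphs exactly.

\section{Tools and tight graphs}\label{sec:tools}

\subsection{Standard facts}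

\begin{itemize}
\item[(F1)] \emph{Courant--Fischer.} If $G$ is $r$-regular, then $\mathcal A\mathbf 1=r\mathbf 1$, $\lambda_1(G)=r$, this eigenvalue is simple if $G$ is connected, and $\lambda_2(G)=\max\{z^\top\mathcal Az/z^\top z: 0\ne z\perp\mathbf 1\}$. Equivalently, every $\varphi:V\to\mathbb R$ with mean $\bar\varphi$ satisfies $(r-\lambda_2(G))\sum_v(\varphi_v-\bar\varphi)^2\le\sum_{vw\in E}(\varphi_v-\varphi_w)^2$.
\item[(F2)] \emph{Weyl.} For symmetric $X,Y$ we have $\lambda_{i+j-1}(X+Y)\le\lambda_i(X)+\lambda_j(Y)$.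
\item[(F3)] \emph{Cauchy interlacing.} $\lambda_i(G)\ge\lambda_i(G[U])$ for $U\subseteq V$ and $i\le|U|$. If there are no edges between $A$ and $B$, the choice $U=A\cup B$ gives $\lambda_2(G)\ge\min\{\lambda_1(G[A]),\lambda_1(G[B])\}$. Also, $\lambda_1$ of a graph is at least its average degree.
\item[(F4)] \emph{Quotient matrices.} The quotient matrix of a partition $V=V^1\sqcup\dots\sqcup V^k$ has as $(i,j)$ entry the average number of neighbors in $V^j$ of a vertex of $V^i$. Its eigenvalues are real and interlace those of $G$ \cite{Haemers}; in particular its second largest eigenvalue is at most $\lambda_2(G)$. The partition is \emph{equitable} if every vertex of $V^i$ has the same number of neighbors in $V^j$. Then $\mathcal A$ preserves the space of vectors constant on classes, acts on it by the quotient matrix, and preserves the orthogonal complement, the vectors with sum $0$ on each class.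
\item[(F5)] \emph{Norms.} The largest eigenvalue of $\left(\begin{smallmatrix}0&N\\N^\top&0\end{smallmatrix}\right)$ is the operator norm $\|N\|$, and $\|N\|^2\le\|N\|_F^2$, the sum of the squares of the entries.
\item[(F6)] \emph{Cyclic assignment.} Suppose that each vertex $v$ of a set $X$ is to receive $d_v\le y$ neighbors in a set $Y$ of size $y$. Arrange $Y$ in a cycle and give the vertices of $X$, one after the other, consecutive blocks of lengths $d_v$. If $y\mid\sum_vd_v$, the blocks wind around the cycle a whole number of times, so all vertices of $Y$ get the same number of neighbors in $X$.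
\end{itemize}

\subsection{Tight graphs}

\begin{definition}
An $r$-regular graph $G$ with a partition $V=A\sqcup S\sqcup B$ is \emph{tight} if $|A|=|B|=n$, $|S|=2t$, the set $S$ is independent, and there are no edges between $A$ and $B$.
\end{definition}

A tight graph is described by two sparse objects. Let $H$ be the graph on $A\cup B$ formed by the nonadjacent pairs inside $A$ and inside $B$; we write $H$ also for its adjacency matrix and $d_H$ for its degrees. Let $N$ be the $(A\cup B)\times S$ adjacency matrix. Then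
\begin{equation}\label{eq:split}
\mathcal A=\mathcal A_0+\mathbf 1_A\mathbf 1_A^\top+\mathbf 1_B\mathbf 1_B^\top,\qquad \mathcal A_0=\begin{pmatrix}-I-H&N\\N^\top&0\end{pmatrix},
\end{equation}
so that for a vector $z=(z',z_S)$, split according to $V=(A\cup B)\sqcup S$,
\begin{equation}\label{eq:form}
z^\top(\mathcal A-\lambda)z=(\mathbf 1_A^\top z')^2+(\mathbf 1_B^\top z')^2-(\lambda+1)\|z'\|^2-z'^\top Hz'+2z'^\top Nz_S-\lambda\|z_S\|^2 .
\end{equation}
Let $d_A(i),d_B(i)$ be the numbers of neighbors of $i\in S$ in $A$ and $B$. Put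
\[
u=\mathbf 1_A-\mathbf 1_B,\qquad \delta=N^\top u,\qquad p=N\delta,\qquad m=e(A,S)-tr .
\]
Thus $\delta_i=d_A(i)-d_B(i)$ is the imbalance at $i$, the number $p(v)=\sum_{i\sim v}\delta_i$ is the total imbalance seen by $v\in A\cup B$, and $m$ measures how unevenly the $2tr$ edges leaving $S$ are shared.

\begin{lemma}\label{lem:count}
Let $G$ be tight.
\begin{itemize}
\item[(i)] A vertex $v\in A\cup B$ has $t+d_H(v)$ neighbors in $S$.
\item[(ii)] $\sum_Ad_H=t(t-1)+m$ and $\sum_Bd_H=t(t-1)-m$. Hence $m$ is even, $|m|\le t(t-1)$, and $H$ has $t(t-1)$ edges.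
\item[(iii)] $d_A(i)=\frac{r+\delta_i}2$, $d_B(i)=\frac{r-\delta_i}2$, $\delta_i\equiv r\pmod2$, and $\sum_i\delta_i=2m$.
\item[(iv)] $\sum_Ap=rm+\frac12\sum_i\delta_i^2$ and $\sum_Bp=rm-\frac12\sum_i\delta_i^2$.
\item[(v)] $G$ is connected and $\kappa(G)\le2t$.
\end{itemize}
\end{lemma}

\begin{proof}
(i) The vertex $v$ has $n-1-d_H(v)=r-t-d_H(v)$ neighbors on its own side. (ii) Summing (i) over $A$ gives $tr+m=tn+\sum_Ad_H$, and $tr-tn=t(t-1)$; on the other side $e(B,S)=2tr-e(A,S)=tr-m$. Both degree sums are even and nonnegative. (iii) As $S$ is independent, $d_A(i)+d_B(i)=r$, and $\sum_i\delta_i=e(A,S)-e(B,S)$. (iv) $\sum_Ap=\sum_i\delta_id_A(i)$ and $\sum_Bp=\sum_i\delta_id_B(i)$; insert (iii). (v) Removing $t(t-1)<n-1$ edges does not disconnect $K_n$, so $G[A]$ and $G[B]$ are connected. A vertex of $S$ has degree $r>n$, so it has neighbors on both sides. Finally $S$ is a vertex cut.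
\end{proof}

\begin{lemma}\label{lem:twolarge}
Let $G$ be tight and let $H$ be a matching. Then $\lambda_3(G)\le\sqrt{2tr}$. If $\mathcal Ay=\lambda y$ with $y\ne0$ and $\mathbf 1_A^\top y=\mathbf 1_B^\top y=0$, then $\lambda\le\sqrt{2tr}$.
\end{lemma}

\begin{proof}
The eigenvalues of a matching lie in $\{0,\pm1\}$, so $-I-H$ is negative semidefinite. By (F5), $\lambda_1(\mathcal A_0)\le\|N\|\le\sqrt{2tr}$, since $N$ has $2tr$ entries equal to $1$. The first claim is (F2) with $i=1$, $j=3$ applied to \eqref{eq:split}, whose last two terms have total rank $2$. For the second claim, $\mathcal A_0y=\mathcal Ay=\lambda y$.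
\end{proof}

\section{The case $t=2$}\label{sec:two}

Let $t=2$ and let $r\ge9$ be odd, so $n=r-1$. Everything can be computed by hand.

\begin{proposition}\label{prop:rho2}
The number $\rho^*(r,2)$ is the largest eigenvalue $\rho$ of $M(0,1)$, that is, the largest root of $f(\lambda)=\lambda^3-(r-4)\lambda^2-(2r-5)\lambda+(r-4)$. Moreover $\rho=r-2-x$ with $0<x<1$ and $xr-x^2=1+\frac{r-4}{\rho}$.
\end{proposition}

\begin{proof}
Here $\alpha\in\{2,0,-2\}$, $\beta\in\{1,-1\}$, and the rows of $M(\alpha,\beta)$ are $(r-4,2,\alpha)$, $(r-3,0,\beta)$, $(\frac{r-3}2\alpha,\beta,0)$. The characteristic polynomial is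
\[
\lambda^3-(r-4)\lambda^2-\Bigl[2(r-3)+\frac{(r-3)\alpha^2}2+\beta^2\Bigr]\lambda+(r-4)\beta^2-2(r-3)\alpha\beta ,
\]
which is $f$ for $\alpha=0$. For $\lambda=r-2-x$ we have $\lambda(\lambda-r+4)=2r-4-xr+x^2$, so
\[
f(\lambda)=\lambda\,(1-xr+x^2)+r-4 .
\]
This is positive for $x\le0$ and equals $-(r^2-6r+10)<0$ at $x=1$, which locates $\rho$; the equation $f(\rho)=0$ is the stated identity. For $\alpha=\pm2$ the characteristic polynomial minus $f$ is $-2(r-3)(\lambda+\alpha\beta)$ with $|\alpha\beta|=2$. This is negative at $\rho>2$, so the largest root exceeds $\rho$.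
\end{proof}

In a tight graph with $t=2$ two edges are missing. In $G(1,1)$ each side misses one. We put both on the same side; then $m=2$ and all four imbalances can be $+1$.

\medskip
\noindent\textbf{The graph $\Gamma_{\mathrm{skew}}$.} Let $A=A_1\sqcup A_2$ with $|A_1|=r-5$, $|A_2|=4$, let $|S|=4$ and $|B|=r-1$. The set $A$ induces $K_{r-1}$ minus a perfect matching of $A_2$, the set $B$ induces $K_{r-1}$, the set $S$ is independent, and there are no $A$--$B$ edges. Between $A_2$ and $S$ put $K_{4,4}$ minus a perfect matching. Split $S$ into two pairs; join half of the vertices of $A_1$ to the first pair and the other half to the second pair, and do the same for $B$. Here we use that $r$ is odd. The partition $\{A_1,A_2,S,B\}$ is equitable with quotient matrix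
\begin{equation}\label{eq:quot}
\begin{pmatrix} r-6&4&2&0\\ r-5&2&3&0\\ \frac{r-5}2&3&0&\frac{r-1}2\\ 0&0&2&r-2\end{pmatrix}.
\end{equation}
All row sums are $r$, so $\Gamma_{\mathrm{skew}}$ is tight; by Lemma \ref{lem:count}(v) it is connected with $\kappa\le4$.

\begin{proposition}\label{prop:skew}
The eigenvalues of \eqref{eq:quot} are $r$ and the three roots of $g$. If $\gamma$ is the largest root of $g$, then $\lambda_2(\Gamma_{\mathrm{skew}})=\gamma<\rho^*(r,2)$, and $\rho^*(r,2)-\gamma=(4+o(1))r^{-3}$ as $r\to\infty$.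
\end{proposition}

Theorem \ref{thm:two} follows at once.

\begin{proof}
Consider vectors with values $a_1,a_2,s,a_3$ on $A_1,A_2,S,B$. Those orthogonal to $\mathbf 1$, that is, with $(r-5)a_1+4a_2+4s+(r-1)a_3=0$, form an invariant space with coordinates $(a_1,a_2,s)$. On it the third row of \eqref{eq:quot} gives $\frac{r-5}2a_1+3a_2+\frac{r-1}2a_3=a_2-2s$. So the eigenvalues of \eqref{eq:quot} other than $r$ are those of the matrix with rows $(r-6,4,2)$, $(r-5,2,3)$, $(0,1,-2)$, whose characteristic polynomial is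
\[
(\lambda-r+6)(\lambda^2-7)-(r-5)(4\lambda+10)=g(\lambda).
\]
By (F4) the remaining eigenvalues of $\Gamma_{\mathrm{skew}}$ have eigenvectors with sum $0$ on each class. By Lemma \ref{lem:twolarge} they are at most $2\sqrt r$, and $2\sqrt r\le r-3$ because $r\ge9$. On the other hand, (F3) gives
\[
\lambda_2(\Gamma_{\mathrm{skew}})\ge r-2-\frac4{r-1}>r-3,
\]
the average degree of the side $A$. Hence $\lambda_2(\Gamma_{\mathrm{skew}})=\gamma$.

To compare $\gamma$ with $\rho=r-2-x$, note that $g-f=2\lambda(\lambda-r+4)-4r+12$. At $\lambda=\rho$ this is $4-2(xr-x^2)$, so Proposition \ref{prop:rho2} gives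
\[
g(\rho)=2-\frac{2(r-4)}\rho=\frac{2(2-x)}\rho>0 .
\]
On $[\rho,\infty)$ we have $f\ge0$, and $g-f$ is increasing there (it increases for $\lambda\ge\frac{r-4}2$) and positive at $\rho$. So $g>0$ on $[\rho,\infty)$ and $\gamma<\rho$.

Finally $r-2-\frac4{r-1}\le\gamma<\rho$ gives $x<\frac4{r-1}$, so $g(\rho)=(4+o(1))/r$. On $[\gamma,\rho]\subset(r-3,r-2)$ we have $g'(\lambda)=3\lambda^2-2(r-6)\lambda-(4r-13)=r^2+O(r)$. The mean value theorem gives $\rho-\gamma=(4+o(1))r^{-3}$.
\end{proof}

\begin{example}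
For $r=9$ the graph $\Gamma_{\mathrm{skew}}$ has $20$ vertices, $f=\lambda^3-5\lambda^2-13\lambda+5$ and $g=\lambda^3-3\lambda^2-23\lambda-19$. We have $f(\frac{34}5)=-\frac{21}{125}$ and $g(\frac{34}5)=\frac{39}{125}$, and $g$ increases on $[4,\infty)$. So $\lambda_2(\Gamma_{\mathrm{skew}})<6.8<\rho^*(9,2)$.
\end{example}

\section{Two balanced constructions}\label{sec:constr}

From now on $t\ge2$ is fixed, the constants in $O(\cdot)$ depend only on $t$, and ``$r$ large'' means that $r$ exceeds a bound depending only on $t$.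

In both constructions $A=A_1\sqcup A_2$ with $|A_1|=n_1$, $|A_2|=t(t-1)$ induces $K_n$ minus a perfect matching of $A_2$, vertices of $A_1$ have $t$ and vertices of $A_2$ have $t+1$ neighbors in the independent set $S$ of size $2t$, and $B=B_1\sqcup B_2$ is a copy of $A$. As in Section \ref{sub:conj}, vertices of $A\cup B$ have degree $r$ and $e(A,S)=tr$.

\medskip
\noindent\textbf{The graph $\Gamma_{\mathrm{even}}$ ($r$ even).} Since $2t\mid tr$, (F6) distributes the $A$--$S$ edges so that each $i\in S$ has $r/2$ neighbors in $A$. Give each vertex of $B$ the same neighbors in $S$ as its original in $A$. The graph is tight with $\delta=0$.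

\medskip
\noindent\textbf{The graph $\Gamma_{\mathrm{odd}}$ ($r$ odd, $t\mid(r+1)$, $r\ge t^3$).} Let $S=S^+\sqcup S^-$ with $|S^\pm|=t$. We want $\delta=\pm1$ on $S^\pm$. A vertex has \emph{type} $(d^+,d^-)$ if it has $d^\pm$ neighbors in $S^\pm$. The set $A$ is divided into three classes.
\[
\begin{array}{c|c|c|c}
&\text{class size}&\text{type}&d^+-d^-\\ \hline
A_2& t(t-1)&(t,1)&t-1\\ \hline
A_1,\ t\text{ even}& k:=t^2(t-2)/2&(\frac t2-1,\frac t2+1)&-2\\
& n_1-k&(\frac t2,\frac t2)&0\\ \hline
A_1,\ t\text{ odd}&(n_1-t^2(t-2))/2&(\frac{t+1}2,\frac{t-1}2)&1\\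
&(n_1+t^2(t-2))/2&(\frac{t-1}2,\frac{t+1}2)&-1
\end{array}
\]
The choice is explained in Section \ref{sec:exact}: $d^+-d^-$ should be as large as possible on $A_2$, and $A_1$ has to compensate for this as evenly as parity allows. The sizes are nonnegative since $r\ge t^3$. Each class $X$ is distributed by (F6) over $S^+$ and, separately, over $S^-$. This needs $|X|d^\pm/t\in\mathbb Z$. For $A_2$ these numbers are $t(t-1)$ and $t-1$. For even $t$ they are $t(t-2)^2/4$, $t(t-2)(t+2)/4$ and $(n_1-k)/2$, and both $n_1$ and $k$ are even. For odd $t$ the numbers $n_1\mp t^2(t-2)$ are even and divisible by $t$, so their halves are integers divisible by $t$; here $t\mid(r+1)$ is used. In both cases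
\[
\sum_{A_1}(d^+-d^-)=-t^2(t-2),\qquad \sum_A(d^+-d^-)=t(t-1)^2-t^2(t-2)=t .
\]
So $e(A,S^\pm)=t(r\pm1)/2$, and each vertex of $S^\pm$ has $(r\pm1)/2$ neighbors in $A$. Attach $B$ as the mirror image of $A$ under a bijection exchanging $S^+$ and $S^-$. Every vertex of $S$ then has degree $r$, the graph is tight, $\delta=\pm1$ on $S^\pm$, and hence $p=d^+-d^-$. The table gives $\sum_{A_1}p^2=Q_1$, with $Q_1$ as in Theorem \ref{thm:exact}(b). For $t=3$, for instance, the six vertices of $A_2$ have $p=2$, and $A_1$ has nine more vertices with $p=-1$ than with $p=1$. For $t=2$ we have $k=0$ and $\Gamma_{\mathrm{odd}}$ is a graph $G(1,1)$.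

\medskip
Let $\Gamma$ be $\Gamma_{\mathrm{even}}$ or $\Gamma_{\mathrm{odd}}$ according to the parity of $r$, and put
\[
\lambda^*=\lambda_2(\Gamma),\qquad \theta=r-t-\lambda^* .
\]
By Lemma \ref{lem:count}(v), $\lambda_2^{\min}(r,t)\le\lambda^*$.

\begin{proposition}\label{prop:gamma}
Let $r$ be large. There is an eigenvector $y$ of $\Gamma$ for $\lambda^*$ with $\sum_Ay=1$ and $\sum_By=-1$, and:
\begin{itemize}
\item[(i)] If $r$ is even, then $\lambda^*=\rho_0$, and $\rho_0$ is the largest eigenvalue of $K_n$ minus a matching with $t(t-1)/2$ edges.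
\item[(ii)] If $r$ is odd, then $\lambda^*$ is the largest real root of $\psi(\lambda)=1$, and with $\lambda=\lambda^*$, $\zeta=b/(\lambda-c)$,
\begin{equation}\label{eq:eigvec}
y=\zeta\delta\ \text{ on }S,\qquad y=\frac{u+\zeta p}{\lambda+1}\ \text{ on }A_1\cup B_1,\qquad y=\frac{u+\zeta p}{\lambda+2}\ \text{ on }A_2\cup B_2 .
\end{equation}
For $\lambda\ge r/2$ we have $0<\frac{tb^2}{\lambda-c}\le\frac{2t}{\lambda(\lambda+2)^2}$. If $t=2$, then $\lambda^*=\rho^*(r,2)$.
\item[(iii)] $\theta=\frac{t(t-1)}r+O(r^{-2})$. In particular $\lambda^*<r-t$.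
\end{itemize}
\end{proposition}

\begin{proof}
Let $W$ be the space of vectors that are constant on the classes and change sign under the mirror symmetry. For $\Gamma_{\mathrm{even}}$ the classes are $A_1,A_2,B_1,B_2$, the symmetry fixes $S$, and vectors of $W$ vanish on $S$; if $z\in W$, then $\mathcal Az$ vanishes on $S$ by symmetry and is constant on the classes. For $\Gamma_{\mathrm{odd}}$ the classes of the table, their mirror images and $S^+,S^-$ form an equitable partition. In both cases $W$ is invariant under $\mathcal A$, orthogonal to $\mathbf 1$, and contains $u$. The Rayleigh quotient of $u$ is $r-\frac{tr}n=r-t-\frac{t(t-1)}n>r/2>\sqrt{2tr}$. By Lemma \ref{lem:twolarge} only $\lambda_1=r$ and $\lambda_2$ can exceed $\sqrt{2tr}$, and $r$ is simple with eigenvector $\mathbf 1\notin W$. Therefore $\lambda^*$ is the largest eigenvalue on $W$, it is the only one above $r/2$, and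
\begin{equation}\label{eq:range}
r-t-1<r-t-\frac{t(t-1)}n\le\lambda^*<r .
\end{equation}
Let $y\in W$ be an eigenvector. Then $\sum_Ay=-\sum_By\ne0$ by Lemma \ref{lem:twolarge}, and we normalize $\sum_Ay=1$. Write $\lambda=\lambda^*$.

(i) A vertex of $A_1$ is adjacent to all of $A$ but itself, and a vertex of $A_2$ also misses its partner. So $(\lambda+1)y=1$ on $A_1$ and $(\lambda+2)y=1$ on $A_2$, and $\sum_Ay=1$ becomes
\begin{equation}\label{eq:even}
1=\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2},\qquad\text{that is,}\qquad \lambda^2-(r-t-2)\lambda-(2r-t^2-t)=0 .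
\end{equation}
The quadratic has one positive root, and its discriminant is $(r-t+2)^2-4t(t-1)$; so $\lambda^*=\rho_0$. The restriction of $y$ to $A$ is a positive eigenvector of $\Gamma[A]$, and a positive eigenvector of a nonnegative symmetric matrix belongs to the largest eigenvalue.

(ii) Let $y=\pm\zeta$ on $S^\pm$. The eigenvalue equations on $A\cup B$ now have the extra term $\zeta p(v)$ and give \eqref{eq:eigvec}. Adding the equations on $S$ with the signs $\delta_i$ gives $2t\lambda\zeta=\sum_{A\cup B}py=2\sum_Apy$, so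
\[
t\lambda\zeta=\frac{-t^2(t-2)+\zeta Q_1}{\lambda+1}+\frac{t(t-1)^2+\zeta t(t-1)^3}{\lambda+2},
\]
which is $\zeta(\lambda-c)=b$. The normalization reads
\[
1=\sum_Ay=\frac{n_1-\zeta t^2(t-2)}{\lambda+1}+\frac{t(t-1)+\zeta t(t-1)^2}{\lambda+2}=\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}+t\zeta b .
\]
For any $\lambda\ge r/2$ we have $c=O(1)$, hence $\lambda-c\ge\lambda/2$, and $b=\frac{\lambda+1-t(t-2)}{(\lambda+1)(\lambda+2)}$ lies in $(0,\frac1{\lambda+2}]$. This gives the stated bound and shows $\psi(\lambda^*)=1$. Conversely, let $\lambda>r/2$ satisfy $\psi(\lambda)=1$, and define $\zeta=b/(\lambda-c)$ and $y\in W$ by \eqref{eq:eigvec}. Then $\sum_Ay=1$, so $(\mathcal A-\lambda)y$ vanishes on $A\cup B$. As an element of $W$ it is a multiple of $\delta$ on $S$, and the multiple is $0$ because $\zeta(\lambda-c)=b$. So $\lambda$ is an eigenvalue on $W$ above $r/2$, and $\lambda=\lambda^*$. For $t=2$, $\mathcal A$ acts on $W$ by $M(0,1)$, as computed in Section \ref{sub:conj}, and Proposition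 \ref{prop:rho2} gives $\lambda^*=\rho^*(r,2)$.

(iii) Write $\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}=\frac n{\lambda+1}-\frac{t(t-1)}{(\lambda+1)(\lambda+2)}$. Multiplying \eqref{eq:even} or $\psi(\lambda^*)=1$ by $\lambda^*+1=n-\theta$ and using the bound in (ii), we get $\theta=\frac{t(t-1)}{\lambda^*+2}+O(r^{-2})$. By \eqref{eq:range}, $\frac1{\lambda^*+2}=\frac1r+O(r^{-2})$.
\end{proof}

\section{Comparison with $\rho^*$ for $t\ge3$}\label{sec:thm2}

\begin{proof}[Proof of Theorem \ref{thm:three}]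
It suffices to bound $\lambda_{\max}(M(\alpha,\beta))-\lambda^*$ from below for all pairs in the definition of $\rho^*$; these have $|\beta|\le t-1$.

\emph{Pairs with $\alpha\ne0$.} Since $P^{1/2}MP^{-1/2}$ is symmetric, $\lambda_{\max}(M)\ge x^\top PMx/x^\top Px$ for $x\neq0$. Take $x=(1,1,s)$ with $s=\Delta/r$ and $\Delta$ as in \eqref{eq:Delta}. The upper left $2\times2$ block of $PM$ has entry sum $n_1(r-t)+t(t-1)(r-t-1)=n(r-t)-t(t-1)$, and the remaining entries contribute $2s(n_1\alpha+t(t-1)\beta)=2ts\Delta$. Hence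
\[
\lambda_{\max}(M)-(r-t)\ge\frac{-t(t-1)+2t\Delta^2/r-(r-t)t\Delta^2/r^2}{n+t\Delta^2/r^2}\ge\frac{t\Delta^2/r-t(t-1)}{n+t\Delta^2/r^2}.
\]
The last fraction increases with $\Delta^2$, since the numerator of its derivative is $\frac{tn}r+\frac{t^2(t-1)}{r^2}>0$. For $|\alpha|\ge1$ we have $|\Delta|\ge\frac{n_1}t-(t-1)^2=\frac rt-O(1)$, and at this value the fraction is $\frac{r/t-O(1)}{r+O(1)}$. So
\begin{equation}\label{eq:alpha}
\lambda_{\max}(M(\alpha,\beta))\ge r-t+\tfrac1t-O(1/r)\qquad(\alpha\ne0).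
\end{equation}

\emph{Odd $t$.} Here $\alpha=t-2k_1$ is never $0$, so $\rho^*\ge r-t+\frac1t-O(1/r)$, while $\lambda_2^{\min}\le\lambda^*<r-t$ by Proposition \ref{prop:gamma}(iii). This proves both claims.

\emph{Even $t\ge4$.} Now $r$ is odd because $t\mid(r+1)$, so $\Gamma=\Gamma_{\mathrm{odd}}$. Pairs with $\alpha\ne0$ give $\lambda_{\max}(M)>r-t>\lambda^*$ by \eqref{eq:alpha}. Let $\alpha=0$; then $\beta$ is odd and $\beta^2\ge1$. Put
\[
\psi_\beta(\lambda)=\frac{n_1}{\lambda+1}+\frac{t(t-1)}{\lambda+2}+\frac{tb_\beta^2}{\lambda-c_\beta},\qquad b_\beta=\frac{(t-1)\beta}{\lambda+2},\qquad c_\beta=\frac{(t-1)\beta^2}{\lambda+2}.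
\]
If $\lambda>c_\beta$ and $\psi_\beta(\lambda)=1$, then $\lambda$ is an eigenvalue of $M(0,\beta)$. Indeed, let $s=\frac{b_\beta}{\lambda-c_\beta}$, $x_1=\frac1{\lambda+1}$, $x_2=\frac{1+\beta s}{\lambda+2}$. Then $n_1x_1+t(t-1)x_2=\psi_\beta(\lambda)=1$, which turns the definitions of $x_1,x_2$ into the first two rows of $Mx=\lambda x$, and $(t-1)\beta x_2=b_\beta+c_\beta s=\lambda s$ is the third row. At $\lambda=\lambda^*$, using $(t-1)^2>2$ and Proposition \ref{prop:gamma}(ii),
\[
\frac{tb_\beta^2}{\lambda-c_\beta}\ge\frac{t(t-1)^2}{\lambda(\lambda+2)^2}>\frac{2t}{\lambda(\lambda+2)^2}\ge\frac{tb^2}{\lambda-c}.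
\]
So $\psi_\beta(\lambda^*)>\psi(\lambda^*)=1$. On $[\lambda^*,\infty)$ we have $\lambda>c_\beta$, and $\psi_\beta$ is continuous and tends to $0$. Hence $M(0,\beta)$ has an eigenvalue larger than $\lambda^*$, and $\rho^*>\lambda^*\ge\lambda_2^{\min}$.
\end{proof}

For $t=2$ the inequality $(t-1)^2>2$ fails, as it must: there $\psi_{\pm1}=\psi$.

\section{Reduction to tight graphs}\label{sec:reduction}

We turn to lower bounds. In Sections \ref{sec:reduction}--\ref{sec:exact}, $r$ is large and either even, or odd with $t\mid(r+1)$, so that $\Gamma$, $\lambda^*$, $\theta$ are defined. The argument of Section \ref{sub:shape} assumed equal sides and a cut of size exactly $2t$. We now remove these assumptions. The point is that $\Gamma$ comes very close to the bound $r-\lambda_2\le tr/n$: by Proposition \ref{prop:gamma}(iii), $n(r-\lambda^*)=tr-O(1/r)$. Any deviation from the tight shape costs a constant on this scale.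

\begin{lemma}\label{lem:reduction}
There is a constant $K_1=K_1(t)\ge2t$ such that, for large $r$, every connected $r$-regular graph $G$ with $\kappa(G)\le2t$ and $\lambda_2(G)\le\lambda^*$ is tight and satisfies $\sum_i\delta_i^2\le K_1$.
\end{lemma}

\begin{proof}
Let $D=r-\lambda_2(G)$. Then $D\ge t+\theta\ge t+\frac{t(t-1)}r-\frac K{r^2}$ for a constant $K=K(t)$, and multiplying by $n=r+1-t\le r$ gives
\begin{equation}\label{eq:Dn}
Dn\ge tr-\frac{K'}r,\qquad K'=t(t-1)^2+K .
\end{equation}
As $\kappa(K_{r+1})=r>2t$, the graph $G$ is not complete. So there is a set $S$ with $|S|\le2t$ and a partition $V\setminus S=A\sqcup B$ into nonempty sets with no $A$--$B$ edges. Let $n_A=|A|$, $n_B=|B|$, $h=\frac{2n_An_B}{n_A+n_B}$, and let $e_A=e(A,S)$, $e_B=e(B,S)$, both positive since $G$ is connected. Put $e=e_A+e_B=|S|r-2e(S)\le2tr$ and $m'=\frac{e_A-e_B}2$.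

Apply (F1) to $\varphi=1$ on $A$, $0$ on $B$, $e_A/e$ on $S$. The right side is $e_A(e_B/e)^2+e_B(e_A/e)^2=e_Ae_B/e=\frac e4-\frac{m'^2}e$. On the left, $\sum(\varphi-\bar\varphi)^2\ge\min_\xi\bigl(n_A(1-\xi)^2+n_B\xi^2\bigr)=\frac h2$. Thus
\begin{equation}\label{eq:Dh}
Dh\le\frac e2-\frac{2m'^2}e\le tr-\frac{m'^2}{tr}.
\end{equation}

\emph{Both sides have at least $n$ vertices.} Degrees give $n_A,n_B\ge r+1-2t=n-t$, so $h\ge r+1-2t$ and $Dh\ge tr-O(1)$. Suppose $n_A=n-j$ with $1\le j\le t$. Each vertex of $A$ has at least $r-n_A+1=t+j$ neighbors in $S$, so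
\[
m'=e_A-\tfrac e2\ge(n-j)(t+j)-tr=jr-(t+j)(t+j-1)\ge\tfrac r2 .
\]
Then \eqref{eq:Dh} gives $Dh\le tr-\frac r{4t}$, a contradiction. The same holds for $B$.

\emph{Both sides have exactly $n$ vertices.} The harmonic mean $h$ increases in $n_A$ and $n_B$. If one of them exceeds $n$, then $h\ge\frac{2n(n+1)}{2n+1}\ge n+\frac13$, and \eqref{eq:Dn} gives $Dh\ge tr-\frac{K'}r+\frac D3>tr$, contrary to \eqref{eq:Dh}.

\emph{The cut.} Now $h=n$, and \eqref{eq:Dn}, \eqref{eq:Dh} give $e\ge2tr-\frac{2K'}r$. For $r>2K'$ the integer $e$ equals $2tr$, which forces $|S|=2t$ and $e(S)=0$. So $G$ is tight.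

\emph{The imbalances.} Apply (F1) to $\varphi=u$ on $A\cup B$ and $\varphi_i=\delta_i/r$ on $S$. The right side is
\[
\sum_i\bigl(d_A(i)(1-\varphi_i)^2+d_B(i)(1+\varphi_i)^2\bigr)=\sum_i\bigl(r-2\delta_i\varphi_i+r\varphi_i^2\bigr)=2tr-\frac1r\sum_i\delta_i^2 ,
\]
and $\sum(\varphi-\bar\varphi)^2\ge n(1-\bar\varphi)^2+n(1+\bar\varphi)^2\ge2n$. By \eqref{eq:Dn}, $\sum\delta_i^2\le r(2tr-2nD)\le2K'$. Take $K_1=\max\{2K',2t\}$.
\end{proof}

Call a tight graph \emph{nearly balanced} if $\sum_i\delta_i^2\le K_1$. The graph $\Gamma$ is nearly balanced, since its $\sum\delta_i^2$ is $0$ or $2t$.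

\section{Expanding the second eigenvalue}\label{sec:expansion}

Nearly balanced tight graphs all have second eigenvalue close to $r-t$, and we have to tell them apart. The set $S$ is independent, so it can be eliminated from the eigenvalue equations: if $\mathcal Ay=\lambda^*y$ with $y=(y',y_S)$, then $y_S=N^\top y'/\lambda^*$, and \eqref{eq:split} gives
\begin{equation}\label{eq:elim}
(\lambda^*+1+T)\,y'=(\mathbf 1_A^\top y')\mathbf 1_A+(\mathbf 1_B^\top y')\mathbf 1_B,\qquad T=H-\frac1{\lambda^*}NN^\top .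
\end{equation}
The matrix $T$ is bounded while $\lambda^*+1$ is of order $r$, so the inverse of $\lambda^*+1+T$ has a rapidly converging Neumann series. For a tight graph $G$ we define $T$ by \eqref{eq:elim}, always with $\lambda^*=\lambda_2(\Gamma)$, and put
\[
\mu_k=u^\top T^ku,\qquad \epsilon=\frac1{\lambda^*+1},\qquad\text{so that}\qquad \frac1\epsilon=n-\theta,\quad n\epsilon=1+\theta\epsilon .
\]
The values of $\mu_k$ for $G=\Gamma$ are denoted by $\mu_k^*$.

\begin{lemma}\label{lem:moments}
Let $G$ be tight and nearly balanced. Then $\|T\|$, $\|Tu\|$ and $\max_v|p(v)|$ are $O(1)$, and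
\begin{align*}
\mu_1&=2t(t-1)-\frac1{\lambda^*}\sum_i\delta_i^2,\\
\mu_2&=\sum_vd_H(v)^2-\frac2{\lambda^*}\sum_vd_H(v)u(v)p(v)+\frac1{\lambda^{*2}}\sum_vp(v)^2=\sum_vd_H(v)^2+O(r^{-1}),\\
\mu_3&=(Hu)^\top H(Hu)+O(r^{-1/2})=O(1).
\end{align*}
\end{lemma}

\begin{proof}
By (F5) and Lemma \ref{lem:count}(ii), $\|H\|\le\sqrt{2t(t-1)}$ and $\|NN^\top\|/\lambda^*\le2tr/\lambda^*\le4t$. The $\delta_i$ are integers, so $|p(v)|\le\sum|\delta_i|\le K_1$. Edges of $H$ join vertices on the same side, so $x:=Hu$ has entries $d_H(v)u(v)$, and $Tu=x-q$ with $q=p/\lambda^*$. Here $\|x\|\le\sum_vd_H(v)=2t(t-1)$ and $\|q\|\le K_1\sqrt{2n}/\lambda^*=O(r^{-1/2})$. The formulas for $\mu_1=u^\top x-\|N^\top u\|^2/\lambda^*$ and $\mu_2=\|x-q\|^2$ follow, and the last two terms of $\mu_2$ are $O(r^{-1})$. Finally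
\[
\mu_3=(x-q)^\top T(x-q)=x^\top Hx-\frac{\|N^\top x\|^2}{\lambda^*}-2x^\top Tq+q^\top Tq ,
\]
where each of the $2t$ entries of $N^\top x$ is at most $2t(t-1)$ in absolute value and $|x^\top Tq|\le\|x\|\|T\|\|q\|=O(r^{-1/2})$.
\end{proof}

\begin{lemma}\label{lem:A}
We have $\dfrac{2\theta}\epsilon=\mu_1^*-\epsilon\mu_2^*+\epsilon^2\mu_3^*+O(r^{-3})$.
\end{lemma}

\begin{proof}
For the eigenvector $y$ of Proposition \ref{prop:gamma} the right side of \eqref{eq:elim} is $u$, and $u^\top y'=2$. So $u^\top(\epsilon^{-1}+T)^{-1}u=2$. For large $r$ we have $\epsilon\|T\|\le\frac12$ and $(\epsilon^{-1}+T)^{-1}=\epsilon\sum_{k\ge0}(-\epsilon T)^k$. Since $|\mu_k^*|\le\|Tu\|^2\|T\|^{k-2}$ for $k\ge2$,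
\[
2=2n\epsilon-\epsilon^2\mu_1^*+\epsilon^3\mu_2^*-\epsilon^4\mu_3^*+O(\epsilon^5).
\]
Insert $n\epsilon=1+\theta\epsilon$ and divide by $\epsilon^2$.
\end{proof}

Lemma \ref{lem:A} says that $\lambda^*=r-t-\frac\epsilon2(\mu_1^*-\epsilon\mu_2^*+\epsilon^2\mu_3^*)+O(r^{-4})$. This suggests that a graph for which $\mu_1-\epsilon\mu_2+\epsilon^2\mu_3$ is smaller has a larger second eigenvalue. A general $G$ has no mirror symmetry, so the right side of \eqref{eq:elim} need not be a multiple of $u$. We only need a lower bound, however, and for this the first two terms of the Neumann series serve as a test vector. Put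
\[
E(G)=(\mu_1^*-\mu_1)+\epsilon(\mu_2-\mu_2^*)-\epsilon^2(\mu_3-\mu_3^*).
\]

\begin{lemma}\label{lem:B}
There is a constant $C=C(t)$ such that every nearly balanced tight graph $G$ with $E(G)>Cr^{-3}$ has $\lambda_2(G)>\lambda^*$.
\end{lemma}

\begin{proof}
Write $\lambda=\lambda^*$ and let $z=(z',z_S)$ with $z'=u-\epsilon Tu$ and $z_S=N^\top z'/\lambda$. In \eqref{eq:form} the last two terms add up to $z'^\top NN^\top z'/\lambda$. With $\xi^2+\eta^2\ge\frac12(\xi-\eta)^2$ we get
\[
z^\top(\mathcal A-\lambda)z\ge\tfrac12(u^\top z')^2-z'^\top(\epsilon^{-1}+T)z' .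
\]
Here $u^\top z'=2n-\epsilon\mu_1$. Since $(1-X)^2(1+X)=1-X-X^2+X^3$,
\[
z'^\top(\epsilon^{-1}+T)z'=\epsilon^{-1}\bigl(2n-\epsilon\mu_1-\epsilon^2\mu_2+\epsilon^3\mu_3\bigr)=2n^2-2n\theta-\mu_1-\epsilon\mu_2+\epsilon^2\mu_3 .
\]
The difference is $2n\theta-2n\epsilon\mu_1+\frac12\epsilon^2\mu_1^2+\mu_1+\epsilon\mu_2-\epsilon^2\mu_3$. Substituting $n\theta=\theta/\epsilon+\theta^2$ and $n\epsilon=1+\theta\epsilon$, and then using Lemma \ref{lem:A}, we obtain
\[
z^\top(\mathcal A-\lambda)z\ge\frac{2\theta}\epsilon-\mu_1+\epsilon\mu_2-\epsilon^2\mu_3+2\Bigl(\theta-\frac{\epsilon\mu_1}2\Bigr)^2\ge E(G)-O(r^{-3}).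
\]

The vector $z$ need not be orthogonal to $\mathbf 1$, but it nearly is. Let $w=\mathbf 1_A+\mathbf 1_B$. Then $w^\top u=0$, $w^\top Hu=\sum_Ad_H-\sum_Bd_H=2m$, and $w^\top N\delta=r\sum\delta_i=2mr$. Hence $w^\top z'=-2m\epsilon(1-r/\lambda)=O(r^{-2})$, because $|m|\le t(t-1)$ and $r-\lambda=O(1)$. By Lemma \ref{lem:count}(i), $\mathbf 1_S^\top N^\top z'=tw^\top z'+\sum_vd_H(v)z'_v=O(1)$, as the entries of $z'$ are bounded. So $\mathbf 1^\top z=O(1/r)$. Let $\tilde z$ be the projection of $z$ onto $\mathbf 1^\perp$. Since $\mathbf 1$ is an eigenvector,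
\[
\tilde z^\top(\mathcal A-\lambda)\tilde z=z^\top(\mathcal A-\lambda)z-(r-\lambda)\frac{(\mathbf 1^\top z)^2}{|V|}\ge E(G)-O(r^{-3}).
\]
If this is positive, then $\lambda_2(G)>\lambda$ by (F1).
\end{proof}

\section{The exact values}\label{sec:exact}

We prove Theorem \ref{thm:exact}. The upper bounds are $\lambda_2^{\min}\le\lambda^*$ with Proposition \ref{prop:gamma} for (a) and (b), and $\lambda_2^{\min}(r,2)\le\gamma$ from Proposition \ref{prop:skew} for (c), which also contains the estimate for $\rho^*(r,2)-\gamma$. Let $G$ be connected and $r$-regular with $\kappa(G)\le2t$. We must show $\lambda_2(G)\ge\lambda^*$ in cases (a), (b), and $\lambda_2(G)\ge\gamma$ in case (c), where $\lambda^*=\rho^*(r,2)>\gamma$. There is nothing to prove if $\lambda_2(G)>\lambda^*$. So assume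
\begin{equation}\label{eq:assume}
\lambda_2(G)\le\lambda^* .
\end{equation}
Then $G$ is tight and nearly balanced by Lemma \ref{lem:reduction}, and $E(G)\le Cr^{-3}$ by Lemma \ref{lem:B}. We read this inequality at the orders $r^{-1}$ and $r^{-2}$.

\subsection{Order $r^{-1}$: smallest imbalances and a matching}

Let $\tau=0$ for even $r$ and $\tau=2t$ for odd $r$. By Lemma \ref{lem:count}(iii), $\sum\delta_i^2\ge\tau$, with equality for $\Gamma$. For $\Gamma$ the graph $H$ is a matching, so $\mu_2^*=2t(t-1)+O(r^{-1})$, and $2t(t-1)$ is also the sum $\sum_vd_H(v)$ for $G$. By Lemma \ref{lem:moments},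
\[
E(G)=\frac{\sum\delta_i^2-\tau}{\lambda^*}+\epsilon\sum_vd_H(v)\bigl(d_H(v)-1\bigr)+O(r^{-2}).
\]
Both main terms are nonnegative. If $\sum\delta_i^2>\tau$ or some $d_H(v)\ge2$, then $E(G)\ge\frac1{2r}$, a contradiction. Hence $\sum\delta_i^2=\tau$ and $H$ is a matching.

\begin{proof}[Proof of Theorem \ref{thm:exact}(a)]
For even $r$ we get $\delta=0$, so $m=0$. By Lemma \ref{lem:count}(ii), each of $G[A]$, $G[B]$ is $K_n$ minus a matching with $t(t-1)/2$ edges, whose largest eigenvalue is $\rho_0$ by Proposition \ref{prop:gamma}(i). By (F3), $\lambda_2(G)\ge\rho_0=\lambda^*$.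
\end{proof}

\subsection{Order $r^{-2}$: the neighbors of the matched vertices}

Let $r$ be odd. Now $\delta_i=\pm1$ for all $i$. Exchanging $A$ and $B$ we may assume $m\ge0$. Exactly $t+m$ of the $\delta_i$ equal $+1$, so $0\le m\le t$, and $m$ is even. Let $A_2\subseteq A$, $B_2\subseteq B$ be the sets of vertices covered by the matching $H$, let $V_2=A_2\cup B_2$ and $V_1=(A\cup B)\setminus V_2$. Then $|A_2|=t(t-1)+m$ and $|B_2|=t(t-1)-m$.

Now $\mu_1=\mu_1^*$. The term $\epsilon^2(\mu_3-\mu_3^*)$ could be of order $r^{-2}$, but $Hu=u$ on $V_2$ and $Hu=0$ on $V_1$, so $(Hu)^\top H(Hu)=|V_2|=2t(t-1)$ for $G$ and for $\Gamma$. By Lemma \ref{lem:moments},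
\[
E(G)=\frac\epsilon{\lambda^*}\bigl(\Phi(G)-\Phi(\Gamma)\bigr)+O(r^{-5/2}),\qquad \Phi=-2\sum_{v\in V_2}u(v)p(v)+\frac1{\lambda^*}\sum_{v\in A\cup B}p(v)^2 .
\]
As $\epsilon/\lambda^*\ge r^{-2}$, assumption \eqref{eq:assume} implies
\begin{equation}\label{eq:Phi}
\Phi(G)-\Phi(\Gamma)<1 .
\end{equation}
The two terms of $\Phi$ compete. The first rewards matched vertices of $A$ for being adjacent to vertices with $\delta=+1$, and matched vertices of $B$ for $\delta=-1$. The second penalizes a nonzero $p$ on the bulk of the vertices. Let $\omega=1$ for odd $t$ and $\omega=0$ for even $t$. In $\Gamma$ we have $up=t-1$ on $V_2$ and $\sum p^2=2Q_1+2t(t-1)^3$, so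
\[
\Phi(\Gamma)=-4t(t-1)^2+2\omega+O(1/r).
\]

\emph{The second term of $\Phi(G)$.} By Lemma \ref{lem:count}(iv), $\sum_Ap=rm+t$ and $\sum_Bp=rm-t$. The Cauchy--Schwarz inequality gives $\sum p^2\ge\frac{(2rm)^2}{2n}\ge2m^2r$. If $t$ is odd, then $p(v)$ is a sum of $t$ signs for $v\in V_1$, so $p(v)-m$ is odd, and
\[
\sum p^2=\sum(p-m)^2+4m^2r-2nm^2\ge|V_1|+2m^2r=2n_1+2m^2r .
\]
Since $\lambda^*<r$, in all cases
\begin{equation}\label{eq:psq}
\frac1{\lambda^*}\sum p^2\ge2m^2+2\omega-O(1/r).
\end{equation}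

\emph{If $t\ge3$, then $m=0$.} Suppose $m\ge2$. A vertex of $V_2$ has $t+1$ neighbors in $S$. On $A_2$ this gives $p\le t+1$. A vertex of $B_2$ has at most $t-m$ neighbors with $\delta=-1$, so $-p\le2(t-m)-(t+1)=t-1-2m$. Therefore
\[
\sum_{V_2}up\le(t(t-1)+m)(t+1)+(t(t-1)-m)(t-1-2m)=2t(t-1)(t-m)+2m+2m^2,
\]
and with \eqref{eq:psq},
\[
\Phi(G)-\Phi(\Gamma)\ge\eta(m)-O(1/r),\qquad \eta(m)=4t(t-1)(m-1)-4m-2m^2 .
\]
The function $\eta$ is concave. For $t\ge3$ we have $\eta(2)=4t(t-1)-16\ge8$ and $\eta(t)=2t(2(t-1)^2-t-2)\ge18$. So $\eta\ge8$ on $[2,t]$, contrary to \eqref{eq:Phi}.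

\emph{If $m=0$ (any $t\ge2$), then $p=(t-1)u$ on $V_2$.} There are $t$ vertices of each sign in $S$, and a vertex of $V_2$ has $t+1$ neighbors among them, so $up\le t-1$ and $up\equiv t-1\pmod 2$. If $up<t-1$ somewhere on $V_2$, then $\sum_{V_2}up\le2t(t-1)^2-2$, and \eqref{eq:psq} gives $\Phi(G)-\Phi(\Gamma)\ge4-O(1/r)$, contrary to \eqref{eq:Phi}.

\subsection{The exact step: transplanting the eigenvector}

The graphs that remain for $m=0$ include $\Gamma$ itself, so an asymptotic criterion cannot finish the proof. But they now agree with $\Gamma$ in everything that enters the quadratic form, except for the distribution of $p$ on $V_1$.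

\begin{lemma}\label{lem:transplant}
Let $r$ be odd and let $G$ be tight with $\delta_i=\pm1$ for all $i$, $m=0$, $H$ a matching, and $p=(t-1)u$ on $V_2$. Then $\lambda_2(G)\ge\lambda^*$.
\end{lemma}

\begin{proof}
Let $\lambda=\lambda^*$, let $\zeta$ be as in Proposition \ref{prop:gamma}(ii), and define $z=(z',z_S)$ on $G$ by the formula \eqref{eq:eigvec}:
\[
z_S=\zeta\delta,\qquad z'=\frac{u+\zeta p}{\lambda+1}\ \text{ on }V_1,\qquad z'=\frac{u+\zeta p}{\lambda+2}\ \text{ on }V_2 .
\]
We have $|A_2|=|B_2|=t(t-1)$, and $\sum_Ap=t=-\sum_Bp$ gives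
\begin{equation}\label{eq:sums}
\sum_{V_1\cap A}p=t-t(t-1)^2=-t^2(t-2)=-\sum_{V_1\cap B}p ,
\end{equation}
as in $\Gamma$. Hence $\sum_Az=1$ and $\sum_Bz=-1$ as in $\Gamma$, and $\sum_Sz=2m\zeta=0$. So $0\ne z\perp\mathbf 1$. By \eqref{eq:form} and $N\delta=p$,
\[
z^\top(\mathcal A-\lambda)z=2-(\lambda+1)\|z'\|^2-z'^\top Hz'+2\zeta\,p^\top z'-2t\lambda\zeta^2 .
\]
On $A_2$ and on $B_2$ both $z'$ and $p$ are constants determined by $t$ and $r$, so $z'^\top Hz'$ and the contributions of $V_2$ are the same as for $\Gamma$. With $Q(G)=\sum_{V_1}p^2$ and $\sigma=\sum_{V_1}up=-2t^2(t-2)$, the contribution of $V_1$ is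
\[
-\frac{2n_1+2\zeta\sigma+\zeta^2Q(G)}{\lambda+1}+2\zeta\,\frac{\sigma+\zeta Q(G)}{\lambda+1}=\frac{-2n_1+\zeta^2Q(G)}{\lambda+1}.
\]
For $G=\Gamma$ the vector $z$ is the eigenvector $y$, the form vanishes, and $Q(\Gamma)=2Q_1$. Therefore
\[
z^\top(\mathcal A-\lambda)z=\frac{\zeta^2}{\lambda+1}\bigl(Q(G)-2Q_1\bigr).
\]
On $V_1$ the number $p$ is a sum of $t$ signs. If $t$ is even, $p$ is even, so $p^2\ge2|p|$, and \eqref{eq:sums} gives $Q(G)\ge4t^2(t-2)=2Q_1$. If $t$ is odd, $p$ is odd, so $Q(G)\ge|V_1|=2n_1=2Q_1$. By (F1), $\lambda_2(G)\ge\lambda^*$.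
\end{proof}

\begin{proof}[Proof of Theorem \ref{thm:exact}(b)]
For $t\ge3$ a graph satisfying \eqref{eq:assume} has $m=0$ and fulfills the hypotheses of Lemma \ref{lem:transplant}. So $\lambda_2^{\min}(r,t)=\lambda^*$, which is the largest real root of $\psi=1$ by Proposition \ref{prop:gamma}(ii).
\end{proof}

\begin{proof}[Proof of Theorem \ref{thm:exact}(c)]
Let $t=2$ and let $G$ satisfy \eqref{eq:assume}. Then $m\in\{0,2\}$. If $m=0$, Lemma \ref{lem:transplant} gives $\lambda_2(G)\ge\lambda^*>\gamma$. If $m=2$, then $|A_2|=4$ and $B_2=\emptyset$, so $H$ consists of two disjoint edges inside $A$. Let $A_1=A\setminus A_2$. Vertices of $A_1$, $A_2$, $B$ have $2$, $3$, $2$ neighbors in $S$, so a vertex of the independent set $S$ has on average $\frac{2(r-5)}4$, $\frac{12}4$, $\frac{2(r-1)}4$ neighbors in these sets. The partition $\{A_1,A_2,S,B\}$ need not be equitable, but its quotient matrix is \eqref{eq:quot}, with second largest eigenvalue $\gamma$ by Proposition \ref{prop:skew}. By (F4), $\lambda_2(G)\ge\gamma$.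
\end{proof}

\begin{remark}
The hypothesis $t\ge3$ in part (b) is used only to exclude $m\ge2$. For $t=2$ we have $\eta(2)=-8$, and $\Gamma_{\mathrm{skew}}$ attains this value: there $p=3$ on $A_2$ and $p=2$ elsewhere, so $\Phi(\Gamma_{\mathrm{skew}})=-24+8+O(1/r)$, while $\Phi(\Gamma_{\mathrm{odd}})=-8+O(1/r)$. Thus $E(\Gamma_{\mathrm{skew}})=(-8+o(1))r^{-2}$; divided by $\|u\|^2=2n$ this is $(-4+o(1))r^{-3}$, in agreement with Proposition \ref{prop:skew}. The divisibility $t\mid(r+1)$ enters part (b) only through the construction of $\Gamma_{\mathrm{odd}}$ for odd $t$.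
\end{remark}

\begin{thebibliography}{9}

\bibitem{Haemers}
W. Haemers, \emph{Linear Algebra Appl.} 226--228 (1995).

\bibitem{WZ}
Yu Wang and Sanming Zhou, Extremal spectral gap of regular graphs with bounded vertex connectivity, arXiv:2610.02992 (2026).

\end{thebibliography}
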